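\title{Properly colored copies of $K_4$ in 4-edge-colored graphs}

\begin{abstract}
We show that a graph with $m$ edges, each colored with one of four colors, contains at most $m^2/24$ properly colored copies of $K_4$. Equality holds exactly for the balanced blow-ups of the complete graph on the nine points of the affine plane $AG(2,3)$, with each edge colored by its direction. The bound follows from the inequality $9N_1+12N_0\le\sum_{i<j}m_im_j$, where $m_i$ is the number of edges of color $i$, and $N_0$ and $N_1$ count the properly colored copies of $K_4$ that use three and four colors. This inequality is proved by summing one square over the edges of the graph and reading the expansion on sets of four vertices.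
\end{abstract}

\section{The problem and the results}\label{sec:intro}

All graphs are finite and simple. An \emph{$r$-edge-colored graph} is a graph $G$ together with a map $\chi\colon E(G)\to\{1,\dots,r\}$; no condition is imposed on $\chi$. Four pairwise adjacent vertices form a \emph{proper $K_4$} if any two of their six edges that share a vertex have different colors. We write $m=m(G)$ for the number of edges and $N=N(G)$ for the number of proper $K_4$'s. We ask for the smallest constant $C$ such that $N\le Cm^2$ for every $4$-edge-colored graph, that is, for
\[
C=\sup \frac{N(G)}{m(G)^2},
\]
the supremum being taken over all $4$-edge-colored graphs with at least one edge. The question comes from the paper of Chao, Sankar and Yu \cite{CSY}.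

The order $m^2$ is the right one already without colors. A $K_4$ contains three pairs of disjoint edges, its three perfect matchings, and each such pair determines the $K_4$. So a graph with $m$ edges has at most $\frac13\binom m2<m^2/6$ copies of $K_4$, and $\binom n4/\binom n2^2\to\frac16$ shows that large complete graphs approach this bound. The constant $C$ measures how much of this $\frac16$ survives when only four colors are available and the copies must be properly colored.

Two edges from different perfect matchings of a $K_4$ share a vertex, so in a proper $K_4$ the three matchings use disjoint sets of colors. Call a matching \emph{split} if its two edges have different colors. Two split matchings and a third matching would need five colors, so with four colors a proper $K_4$ has at most one split matching. Let $N_0$ and $N_1$ be the numbers of proper $K_4$'s with no split matching and with exactly one; these are the proper $K_4$'s that use three and four colors, and $N=N_0+N_1$.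

Coloring a large complete graph at random is a poor strategy. Of the $4^6$ colorings of $K_4$, only $4\cdot3\cdot2=24$ are proper without a split matching and $3\cdot 4!=72$ are proper with one, so the expected value of $N/m^2$ tends to $\frac16\cdot\frac{96}{4096}=\frac1{256}$. Small rigid colorings do much better, and they can be made large at no cost. A \emph{blow-up} of an edge-colored graph $H$ is obtained by replacing each vertex $v$ by an independent set of $n(v)\ge1$ vertices and each edge $uv$ by a complete bipartite graph all of whose edges have the color $\chi(uv)$. It is \emph{balanced} if $n(v)=n$ for all $v$. A $K_4$ of the blow-up has its vertices in four different independent sets, so a balanced blow-up has $n^2m(H)$ edges and $n^4N(H)$ proper $K_4$'s, and the ratio $N/m^2$ does not change. A single proper $K_4$ gives the ratio $\frac1{36}$.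

The properly $3$-colored $K_4$ has a geometric description that points to a better example. For $q\in\{2,3\}$ the affine plane $AG(2,q)$ has point set $\mathbb F_q^2$, and its lines are the translates of the $q+1$ one-dimensional subspaces, which we call \emph{directions}. Each line has $q$ points, and two distinct points lie on exactly one line. Let $\Gamma_q$ be the complete graph on $\mathbb F_q^2$ in which each edge is colored by the direction of the line through its endpoints, the directions being matched with $q+1$ colors in any way. Then $\Gamma_2$ is the properly $3$-colored $K_4$, and $\Gamma_3$ uses four colors, for the directions of $(1,0)$, $(0,1)$, $(1,1)$ and $(1,-1)$.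

\begin{example}\label{ex:plane}
In $\Gamma_3$ two edges with a common vertex have the same color exactly when their three endpoints are collinear, so the proper $K_4$'s are the $4$-sets of points with no three on a line. Choose the four points in order. There are $9\cdot8$ choices for the first two and $6$ for a third point off their line. The three lines joining three non-collinear points cover $3\cdot3-3=6$ points, which leaves $3$ choices for the fourth. Hence $N=9\cdot8\cdot6\cdot3/24=54$, while $m=36$, and $54/36^2=\frac1{24}$.
\end{example}

Since $\Gamma_3$ is to four colors what $\Gamma_2$ is to three, one may guess that these two graphs are optimal. This is correct.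

\begin{theorem}\label{thm:main}
Every $4$-edge-colored graph with $m$ edges has at most $m^2/24$ proper $K_4$'s, and $\Gamma_3$ has exactly this many. Hence $C=\frac1{24}$, and the supremum is attained.
\end{theorem}

The bound is asymptotically sharp for every $m$. Take the balanced blow-up of $\Gamma_3$ with $n=\lfloor\sqrt m/6\rfloor$ and add $m-36n^2$ disjoint single edges; this graph has $m$ edges and $54n^4$ proper $K_4$'s. So the maximum of $N$ for given $m$ is $(\frac1{24}+o(1))m^2$ as $m\to\infty$.

\begin{theorem}\label{thm:extremal}
Let $G$ be a $4$-edge-colored graph with $m\ge1$ edges. Then $N=m^2/24$ if and only if, after its isolated vertices are deleted, $G$ is a balanced blow-up of $\Gamma_3$.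
\end{theorem}

Both theorems rest on a finer inequality, which keeps track of the color classes and of the two kinds of proper $K_4$. Let $m_i$ be the number of edges of color $i$, and let
\[
P=\sum_{i<j}m_im_j
\]
be the number of unordered pairs of edges with different colors.

\begin{theorem}\label{thm:fine}
Every $4$-edge-colored graph satisfies $9N_1+12N_0\le P$.
\end{theorem}

\begin{corollary}\label{cor:three}
If only three colors are used, then
\[
N\le\tfrac1{12}(m_1m_2+m_1m_3+m_2m_3)\le \frac{m^2}{36},
\]
with equality throughout for the properly $3$-colored $K_4$.
\end{corollary}

With three colors a proper $K_4$ has no split matching, so $N=N_0$ and the first inequality of the corollary is the case $m_4=0$ of Theorem~\ref{thm:fine}. We nevertheless prove it directly in Section~\ref{sec:three}, because there the whole method reduces to $(p-q)^2\ge0$. Section~\ref{sec:four} finds the replacement for this square when there are four colors and proves Theorems~\ref{thm:fine} and~\ref{thm:main}. Section~\ref{sec:extremal} recovers $\Gamma_3$ from the cases of equality.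

\section{Pairs of edges, and three colors}\label{sec:three}

We first split $P$ into local pieces; this part holds for any number of colors. A triangle is \emph{rainbow} if its three edges have three different colors, and $t$ denotes the number of rainbow triangles of $G$. For a $4$-set $Q$ of vertices, not necessarily a $K_4$, let $s(Q)\in\{0,1,2,3\}$ be the number of ways to partition $Q$ into two edges of $G$ with different colors; we call these the split matchings of $Q$. Two edges of different colors either share a vertex or are a split matching of the $4$-set that they cover. Therefore
\begin{equation}\label{eq:P}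
P=\alpha+\sum_Q s(Q),
\end{equation}
where $\alpha$ is the number of pairs of adjacent edges with different colors and $Q$ runs over all $4$-sets of vertices. A rainbow triangle contains three such adjacent pairs, and two adjacent edges lie in at most one triangle, so
\begin{equation}\label{eq:alpha}
\alpha\ge 3t .
\end{equation}

Every triangle of a proper $K_4$ is rainbow, so a proper $K_4$ through an edge $uv$ consists of $u$, $v$ and two vertices that form rainbow triangles with $uv$. Call a vertex $w$ an \emph{apex} of the edge $uv$ if $uvw$ is a rainbow triangle. For a fixed order $(u,v)$ of the endpoints, the \emph{type} of the apex $w$ is the pair $(\chi(uw),\chi(vw))$; its entries are distinct and differ from $\chi(uv)$. Summing the number of apexes over all edges counts each rainbow triangle three times.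

\begin{proof}[Proof of Corollary~\ref{cor:three}]
Let $uv$ be an edge and let $x,y$ be the two colors other than $\chi(uv)$. An apex of $uv$ has type $(x,y)$ or $(y,x)$; let $p$ and $q$ be the numbers of apexes of these types. In a proper $K_4$ on $\{u,v,w,w'\}$ we have $\chi(uw)\ne\chi(uw')$, so $w$ and $w'$ have opposite types. Hence $uv$ lies in at most $pq$ proper $K_4$'s. From $(p-q)^2\ge0$ and $p^2=p+2\binom p2$ we get
\[
2pq\le p^2+q^2=(p+q)+2\binom p2+2\binom q2 .
\]
Sum over all edges. Each proper $K_4$ has six edges, so
\[
12N\le 3t+2T,
\]
where $T$ is the number of pairs consisting of an edge $uv$ and a set $\{w,w'\}$ of two apexes of $uv$ of the same type.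

By \eqref{eq:P} and \eqref{eq:alpha} it remains to show $2T\le\sum_Qs(Q)$. Take such a pair, let $(x,y)$ be the common type of $w$ and $w'$, and put $Q=\{u,v,w,w'\}$. The matchings $\{uw,vw'\}$ and $\{uw',vw\}$ both have the colors $x$ and $y$, so $s(Q)\ge2$. Moreover $Q$ determines the pair: $uww'$ and $vww'$ are not rainbow triangles because $\chi(uw)=\chi(uw')$ and $\chi(vw)=\chi(vw')$, so $uv$ is the only edge of $Q$ that lies in two rainbow triangles of $Q$. Thus $12N\le P$.

The second inequality follows from $m^2-3P=\sum_i m_i^2-P=\frac12\sum_{i<j}(m_i-m_j)^2\ge0$. For the properly $3$-colored $K_4$ we have $m_1=m_2=m_3=2$, $m=6$ and $N=1$.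
\end{proof}

The pattern is the following. A square is expanded over pairs of apexes of an edge. The pairs that occur in proper $K_4$'s enter with a negative sign, the diagonal terms are paid for by adjacent pairs of edges, and the remaining positive terms are paid for by split matchings of the same $4$-set.

\section{Four colors}\label{sec:four}

\subsection*{The defect of an edge}
With four colors an apex of $uv$ has one of six types $(x,y)$, where $x\ne y$ are among the three colors other than $\chi(uv)$. We need a nonnegative quadratic form in the six type counts. It should vanish on the expected extremal graphs, since otherwise the resulting bound cannot be sharp. In $\Gamma_2$ an edge has two apexes, of types $(x,y)$ and $(y,x)$. In $\Gamma_3$ the apexes of $uv$ are the six points off the line through $u$ and $v$, and each type $(x,y)$ occurs once, at the intersection of the line through $u$ in direction $x$ with the line through $v$ in direction $y$. What the two examples share is that for every color $x$, as many apexes are joined to $u$ in color $x$ as to $v$. We take the failure of this property as the quantity to be squared.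

Let $e_1,\dots,e_4$ be the standard basis of $\mathbb R^4$. The \emph{defect} of the edge $uv$ is
\[
D(u,v)=\sum_{w\text{ apex of }uv}\bigl(e_{\chi(uw)}-e_{\chi(vw)}\bigr)\in\mathbb R^4 .
\]
Its $x$-th coordinate is the number of apexes joined to $u$ in color $x$ minus the number joined to $v$ in color $x$. Since $D(v,u)=-D(u,v)$, the number $\frac12\|D(u,v)\|^2$ depends only on the edge. With three colors $D(u,v)=(p-q)(e_x-e_y)$ and $\frac12\|D(u,v)\|^2=(p-q)^2$, the square used in Section~\ref{sec:three}.

For two distinct apexes $w,w'$ of $uv$ let $\varphi_{uv}(w,w')$ be the inner product of their vectors. Writing $[E]=1$ if the statement $E$ holds and $[E]=0$ otherwise,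
\begin{equation}\label{eq:phi}
\begin{aligned}
\varphi_{uv}(w,w')={}&[\chi(uw)=\chi(uw')]+[\chi(vw)=\chi(vw')]\\
&-[\chi(uw)=\chi(vw')]-[\chi(vw)=\chi(uw')].
\end{aligned}
\end{equation}
The first two brackets detect a repeated color at $u$ or at $v$, which a proper $K_4$ forbids. The last two detect a monochromatic matching, which a proper $K_4$ on four colors cannot avoid. If $w$ has type $(x,y)$ and $z$ is the color different from $\chi(uv)$, $x$ and $y$, then \eqref{eq:phi} gives
\begin{center}
\begin{tabular}{c|cccc}
type of $w'$ & $(x,y)$ & $(x,z)$ or $(z,y)$ & $(y,z)$ or $(z,x)$ & $(y,x)$\\ \hline
$\varphi_{uv}(w,w')$ & $2$ & $1$ & $-1$ & $-2$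
\end{tabular}
\end{center}

Each vector $e_x-e_y$ has squared length $2$, so $\frac12\|D(u,v)\|^2$ equals the number of apexes of $uv$ plus the sum of $\varphi_{uv}(w,w')$ over unordered pairs of distinct apexes. We group these terms by the $4$-set $Q=\{u,v,w,w'\}$. Say that an edge $uv\subset Q$ \emph{contributes} to $Q$ if the other two vertices $w,w'$ of $Q$ are both apexes of $uv$, that is, if $uv$ lies in two rainbow triangles of $Q$. Its \emph{contribution} is $\varphi_{uv}(w,w')$, and $\Phi(Q)$ is the sum of all contributions to $Q$. Summing over all edges,
\begin{equation}\label{eq:sos}
0\le\sum_{uv\in E(G)}\tfrac12\|D(u,v)\|^2=3t+\sum_Q\Phi(Q).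
\end{equation}

\subsection*{The local inequality}
Comparing \eqref{eq:sos} with \eqref{eq:P} and \eqref{eq:alpha}, we must compare $\Phi(Q)$ with $s(Q)$ on each $4$-set. The new difficulty is that several edges may now make positive contributions to the same $4$-set, which has only three matchings with which to pay for them.

\begin{lemma}\label{lem:local}
Let $Q$ be a $4$-set of vertices of a $4$-edge-colored graph.
\begin{enumerate}
\item[(i)] If $Q$ is a proper $K_4$, then either $s(Q)=0$ and $\Phi(Q)=-12$, or $s(Q)=1$ and $\Phi(Q)=-8$.
\item[(ii)] If $Q$ is not a proper $K_4$, then $\Phi(Q)\le s(Q)$.
\item[(iii)] If $Q$ spans at most four edges, then $\Phi(Q)=0$.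
\end{enumerate}
\end{lemma}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.75, font=\small]
\foreach \xs/\sty/\la/\lb/\cp in {0/dashed/y/{}/{(a) $\Phi=2$}, 4/dashed/z/{}/{(b) $\Phi=1$}, 8/solid/z/x/{(c) $\Phi=3$}, 12/solid/z/a/{(d) $\Phi=-1$}}{
\begin{scope}[xshift=\xs cm]
\draw (-1.2,0) -- node[above]{$a$} (1.2,0);
\draw (-1.2,0) -- node[above left]{$x$} (0,1.2) -- node[above right]{$y$} (1.2,0);
\draw (-1.2,0) -- node[below left]{$x$} (0,-1.2) -- node[below right]{$\la$} (1.2,0);
\draw[\sty] (0,1.2) .. controls (2.6,1.6) and (2.6,-1.6) .. node[right]{$\lb$} (0,-1.2);
\fill (-1.2,0) circle (2.5pt) node[left]{$u$} (1.2,0) circle (2.5pt) node[right]{$v$}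
      (0,1.2) circle (2.5pt) node[above]{$w$} (0,-1.2) circle (2.5pt) node[below]{$w'$};
\node at (0.3,-2.3) {\cp};
\end{scope}}
\end{tikzpicture}
\caption{The $4$-sets $Q=\{u,v,w,w'\}$ in which the edge $uv$ makes a positive contribution to $\Phi(Q)$, up to interchanging $u$ and $v$. Edge labels are colors, and $a,x,y,z$ are the four colors. In (a) the dashed pair $ww'$ is a non-edge or an edge of any color; in (b) it is a non-edge or an edge of color $y$ or $z$. Each of these sets has at least two split matchings, and (c) has three.}
\label{fig:cases}
\end{figure}

\begin{proof}
If $uv$ contributes to $Q=\{u,v,w,w'\}$, then $uv,uw,uw',vw,vw'$ are edges. This gives (iii).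

(i) All four triangles of $Q$ are rainbow, so all six edges contribute. In \eqref{eq:phi} the first two brackets vanish, so the contribution of $uv$ is minus the number of monochromatic matchings among the two perfect matchings of $Q$ that do not contain $uv$. Each of the $3-s(Q)$ monochromatic matchings is counted by the four edges outside it. Hence $\Phi(Q)=-4(3-s(Q))$, and $s(Q)\le1$ because there are only four colors.

(ii) If no contribution to $Q$ is positive, then $\Phi(Q)\le0\le s(Q)$. So let $uv$ be an edge of color $a$ whose contribution is positive, and let $Q=\{u,v,w,w'\}$. By the table, the types of $w$ and $w'$ agree in at least one entry, and after interchanging $u$ and $v$ if necessary we have $\chi(uw)=\chi(uw')=x$. In particular $uww'$ is not a rainbow triangle. Put $y=\chi(vw)$ and let $z$ be the color different from $a,x,y$; then $\chi(vw')\in\{y,z\}$. The matchings $\{uw,vw'\}$ and $\{uw',vw\}$ each consist of an edge of color $x$ and an edge of color $y$ or $z$, so $s(Q)\ge2$. There are four cases, shown in Figure~\ref{fig:cases}.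

(a) Let $\chi(vw')=y$. Then $vww'$ is not a rainbow triangle either. The only rainbow triangles of $Q$ are $uvw$ and $uvw'$, only $uv$ contributes, and $\Phi(Q)=2\le s(Q)$.

(b) Let $\chi(vw')=z$, and suppose that $vww'$ is not a rainbow triangle. Again only $uv$ contributes, and $\Phi(Q)=1<s(Q)$.

In the remaining cases $\chi(vw')=z$ and $vww'$ is a rainbow triangle, so $\chi(ww')\notin\{y,z\}$ and hence $\chi(ww')\in\{x,a\}$. The rainbow triangles of $Q$ are the three that contain $v$, and the contributing edges are $vu$, $vw$ and $vw'$. The contribution of $vu$ is $1$, and \eqref{eq:phi} gives
\begin{align*}
\varphi_{vw}(u,w')&=[a=z]+[x=\chi(ww')]-[a=\chi(ww')]-[x=z],\\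
\varphi_{vw'}(u,w)&=[a=y]+[x=\chi(ww')]-[a=\chi(ww')]-[x=y].
\end{align*}

(c) Let $\chi(ww')=x$. Both displayed contributions equal $1$, so $\Phi(Q)=3$. The third matching $\{uv,ww'\}$ has the colors $a$ and $x$, so $s(Q)=3$.

(d) Let $\chi(ww')=a$. Both displayed contributions equal $-1$, so $\Phi(Q)=-1<s(Q)$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:fine}]
By Lemma~\ref{lem:local}, the difference $\Phi(Q)-s(Q)$ is $-9$ for a proper $K_4$ with a split matching, $-12$ for a proper $K_4$ without one, and at most $0$ for every other $4$-set. With \eqref{eq:sos}, \eqref{eq:alpha} and \eqref{eq:P} this gives
\begin{equation}\label{eq:chain1}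
0\le 3t+\sum_Q\Phi(Q)\le\alpha+\sum_Qs(Q)-9N_1-12N_0=P-9N_1-12N_0 ,
\end{equation}
which is the claim.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
From $m^2=\sum_im_i^2+2P$ we get
\[
m^2-\tfrac83P=\sum_im_i^2-\tfrac23P=\tfrac13\sum_{i<j}(m_i-m_j)^2\ge0 .
\]
Together with Theorem~\ref{thm:fine},
\begin{equation}\label{eq:chain2}
24N\le 24N+8N_0=\tfrac83(9N_1+12N_0)\le\tfrac83P\le m^2 .
\end{equation}
Equality for $\Gamma_3$ is Example~\ref{ex:plane}.
\end{proof}

\begin{example}\label{ex:check}
It is instructive to see \eqref{eq:sos} on $\Gamma_3$, where every defect vanishes. Of the $\binom93=84$ triangles, $12$ are lines and $t=72$ are rainbow. Of the $\binom94=126$ sets of four points, $54$ are proper $K_4$'s, and the other $12\cdot6=72$ consist of a line and a point off it; these are case (c) of the lemma. So \eqref{eq:sos} reads $0=216+72\cdot3-8N_1-12N_0$ with $N_0+N_1=54$, which forces $N_0=0$. The other tight case, (a), appears in blow-ups of $\Gamma_3$, when $w$ and $w'$ replace the same point.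
\end{example}

\begin{remark}
The number of colors enters in the bound $s(Q)\le1$ for a proper $K_4$, in the alternative $\chi(ww')\in\{x,a\}$, and in the inequality $P\le\frac38m^2$. With five colors Theorem~\ref{thm:main} fails: the complete graph on $\mathbb Z/5\mathbb Z$ with $\chi(ij)=i+j$ is properly colored and has $N/m^2=5/100>\frac1{24}$.
\end{remark}

\section{The extremal graphs}\label{sec:extremal}

We prove Theorem~\ref{thm:extremal}. Isolated vertices and balanced blow-ups do not change $N/m^2$, so the ``if'' part follows from Example~\ref{ex:plane}. For the converse let $G$ have $m\ge1$ edges, no isolated vertices, and $N=m^2/24$. Then equality holds throughout \eqref{eq:chain2} and \eqref{eq:chain1}, and hence in \eqref{eq:sos}, in \eqref{eq:alpha}, and in Lemma~\ref{lem:local}(ii) for every $4$-set that is not a proper $K_4$. We use the following consequences.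
\begin{enumerate}
\item[(E1)] $N_0=0$, $N>0$, and $m_1=m_2=m_3=m_4>0$.
\item[(E2)] Any two adjacent edges of different colors lie in a rainbow triangle.
\item[(E3)] A $4$-set that spans at most four edges has no split matching. (For such a set $s(Q)=\Phi(Q)$, and $\Phi(Q)=0$ by Lemma~\ref{lem:local}(iii).)
\item[(E4)] For every edge $uv$ and every color $y$, as many apexes of $uv$ are joined to $u$ in color $y$ as to $v$.
\end{enumerate}
Conditions (E2) and (E3) force edges to exist, and we use them to reduce to a complete graph with weighted vertices. In that graph (E2) produces lines, and (E4) controls the weights.

\subsection*{Reduction to a weighted complete graph}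

\begin{lemma}\label{lem:conn}
$G$ is connected, and every vertex is incident with edges of at least two colors.
\end{lemma}

\begin{proof}
By (E1), $G$ is not monochromatic. Two edges in different components cover a $4$-set that spans only these two edges, so they have the same color by (E3). Suppose $G$ has at least two components; each contains an edge. Fix edges $\beta$ and $\gamma$ in different components. Every edge outside the component of $\gamma$, including $\beta$, has the color of $\gamma$, and every edge in the component of $\gamma$ has the color of $\beta$. So $G$ is monochromatic, a contradiction.

Suppose all edges at $v$ have color $a$, and let $u$ be a neighbor of $v$. If some edge $uw$ had a color other than $a$, then by (E2) $uvw$ would be a rainbow triangle and $vw$ an edge at $v$ of color different from $a$. So all edges at $u$ have color $a$ as well, and by connectivity $G$ is monochromatic, a contradiction.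
\end{proof}

\begin{lemma}\label{lem:twins}
If $u\ne u'$ are non-adjacent and $uw$ is an edge, then $u'w$ is an edge and $\chi(u'w)=\chi(uw)$.
\end{lemma}

\begin{proof}
Note that $w\ne u'$. Suppose $u'w$ is not an edge. By Lemma~\ref{lem:conn} there is an edge $u'z$ with $\chi(u'z)\ne\chi(uw)$, and $z\notin\{u,w\}$ because $u'$ is adjacent to neither. The set $\{u,w,u',z\}$ misses the edges $uu'$ and $wu'$ and has the split matching $\{uw,u'z\}$, contrary to (E3). So $u'w$ is an edge. If $\chi(u'w)\ne\chi(uw)$, then (E2) makes $uu'$ an edge, which it is not.
\end{proof}

Non-adjacent vertices thus have the same neighbors. It follows that ``equal or non-adjacent'' is transitive: if $u,u',u''$ are distinct, $uu'$ and $u'u''$ are non-edges and $uu''$ were an edge, the lemma would make $u'u''$ an edge. The classes of this equivalence relation are independent sets, any two classes are completely joined, and the color between two classes is constant, since $\chi(uw)=\chi(u'w)=\chi(u'w')$ when $u,u'$ lie in one class and $w,w'$ in another. Hence $G$ is a blow-up of a $4$-edge-colored \emph{complete} graph $H$. We call the vertices of $H$ \emph{points}, and the size $n(w)\ge1$ of the class of $w$ its \emph{weight}. For an edge $uv$ of $H$, condition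 (E4) applied to a corresponding edge of $G$ says that the apexes of $uv$ in $H$ joined to $u$ in color $y$ have the same total weight as those joined to $v$ in color $y$.

\subsection*{Lines}
By (E2), every triangle of $H$ is monochromatic or rainbow. So for each color $a$ the relation ``equal or joined in color $a$'' is an equivalence relation on the points. Its classes with at least two points are the \emph{lines of color $a$}. Two distinct lines of the same color are disjoint, and two lines of different colors share at most one point, because an edge has one color.

Let $L$ be a line of color $a$. As $H$ is not monochromatic, there is a point $w\notin L$. No edge from $w$ to $L$ has color $a$, so for $u\neq v$ in $L$ the triangle $uvw$ is not monochromatic and is therefore rainbow. Thus the edges from $w$ to $L$ have distinct colors different from $a$, and $|L|\le3$.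

\begin{lemma}\label{lem:3line}
Some line has three points.
\end{lemma}

\begin{proof}
Otherwise every color class of $H$ is a matching. Since $N>0$, $H$ has at least four points. It cannot have five, because four matchings cover at most $4\cdot2=8$ of the $10$ edges among five points. So $H$ is a proper $K_4$, and it has a split matching because $N_0=0$. Name the points so that this matching is $\{vw,uw'\}$, and let $y=\chi(vw)$. No other edge of $H$ has color $y$. The apexes of $uv$ are $w$ and $w'$; those joined to $u$ in color $y$ have total weight $0$, and those joined to $v$ in color $y$ have total weight $n(w)>0$. This contradicts (E4).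
\end{proof}

A point off a $3$-point line of color $a$ sees each of the other three colors exactly once on that line, so it is described by a bijection between $3$-element sets. We record how such bijections meet.

\begin{lemma}\label{lem:bij}
Let $X$ and $Y$ be $3$-element sets. The six bijections $X\to Y$ fall into two classes of three such that distinct bijections in one class differ at every element of $X$, bijections in different classes agree at exactly one element of $X$, and for $u\in X$, $y\in Y$ each class contains exactly one bijection with $u\mapsto y$. If $X=Y=\mathbb F_3$, the classes are $\{i\mapsto i+k\}$ and $\{i\mapsto -i+k\}$ with $k\in\mathbb F_3$.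
\end{lemma}

\begin{proof}
Identify $X$ and $Y$ with $\mathbb F_3$. The maps $i\mapsto\pm i+k$ are six distinct bijections, hence all of them. For a fixed sign, $k$ is determined by the value at any one element, which gives the first and third properties. The equation $i+k=-i+k'$ has the unique solution $i=k-k'$, since $2=-1$ in $\mathbb F_3$.
\end{proof}

\begin{lemma}\label{lem:parallel}
Let $L$ be a $3$-point line of color $a$, and let $Y$ be the set of the other three colors. Then the points off $L$ form one or two $3$-point lines of color $a$, and the weight is constant on each of them. If $L'$ is one of these lines, $u\in L$ and $y\in Y$, then exactly one point of $L'$ is joined to $u$ in color $y$.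
\end{lemma}

\begin{proof}
For $w\notin L$ the map $\pi_w\colon L\to Y$, $\pi_w(u)=\chi(uw)$, is a bijection. Distinct points give distinct bijections. Indeed, if $\pi_w=\pi_{w'}$ with $w\ne w'$, then for each $u\in L$ the triangle $uww'$ is not rainbow, hence monochromatic, and $\chi(ww')=\pi_w(u)$ for all three points $u$, which is absurd. For a bijection $\pi\colon L\to Y$ let $n_\pi$ be the weight of the point $w$ with $\pi_w=\pi$, and $n_\pi=0$ if there is no such point. Put $S=\sum_\pi n_\pi>0$ and
\[
M(u,y)=\sum_{\pi(u)=y}n_\pi\qquad(u\in L,\ y\in Y).
\]

For $u\ne v$ in $L$, the apexes of $uv$ are exactly the points off $L$, so (E4) says $M(u,y)=M(v,y)$. Each $\pi$ takes the value $y$ at exactly one point, so $\sum_{u\in L}M(u,y)=S$, and therefore $M(u,y)=S/3$ for all $u$ and $y$. Let $\mathcal E$ and $\mathcal O$ be the two classes of Lemma~\ref{lem:bij}. Given $\pi\in\mathcal E$ and $\rho\in\mathcal O$, let $u$ be the point where they agree and $y$ their common value there. These are the only two bijections with $u\mapsto y$, so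
\[
n_\pi+n_\rho=M(u,y)=S/3\qquad\text{for all }\pi\in\mathcal E,\ \rho\in\mathcal O .
\]
Hence $n_\pi$ is constant on $\mathcal E$ and constant on $\mathcal O$. Each class is therefore realized either by three points of equal weight or by no point, and at least one class is realized.

Let $w\neq w'$ realize bijections of the same class. For each $u\in L$ we have $\chi(uw)\ne\chi(uw')$, so $uww'$ is rainbow and $\chi(ww')\ne\pi_w(u)$. As $u$ runs through $L$ this excludes every color in $Y$, so $\chi(ww')=a$. Thus the three points of a realized class lie on a line of color $a$, and they are the whole line because lines have at most three points. The last claim is the third property in Lemma~\ref{lem:bij}.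
\end{proof}

\subsection*{Six points or nine}
Fix a $3$-point line $L$, which exists by Lemma~\ref{lem:3line}. Let $a$ be its color and $b,c,d$ the other colors. By Lemma~\ref{lem:parallel}, $H$ has six or nine points.

\emph{Six points.} Here $H$ is the union of two lines $L,L'$ of color $a$. Lemma~\ref{lem:parallel}, applied to $L$ and then to $L'$, shows that the weight is a constant $\mu$ on $L'$ and a constant $\lambda$ on $L$. The edges of $H$ of color $a$ are the six edges inside $L$ and $L'$, and there are exactly three edges of color $b$, one from each point of $L$ to $L'$. By (E1),
\[
3\lambda^2+3\mu^2=m_a=m_b=3\lambda\mu ,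
\]
which is impossible since $\lambda^2+\mu^2\ge2\lambda\mu>\lambda\mu$.

\emph{Nine points.} Here $H$ is the union of three lines $L,L',L''$ of color $a$. Let $y\in\{b,c,d\}$ and $u\in L$. One point of $L'$ and one point of $L''$ are joined to $u$ in color $y$, so the line of color $y$ through $u$ has three points. The three points $u\in L$ are joined in color $a$, so they give three different, hence disjoint, lines of color $y$. Thus for each of the four colors, the nine points are partitioned into three $3$-point lines of that color. A line of one color meets each of the three lines of another color in at most one point, and these cover its three points, so it meets each of them in exactly one point.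

Number the lines of color $a$ as $A_0,A_1,A_2$ and those of color $b$ as $B_0,B_1,B_2$, and identify the point $A_i\cap B_j$ with $(i,j)\in\mathbb F_3^2$. A line of color $c$ meets each $A_i$ once and each $B_j$ once, so it is the graph of a bijection $\mathbb F_3\to\mathbb F_3$. The three lines of color $c$ are disjoint, so their bijections differ everywhere and form one of the two classes of Lemma~\ref{lem:bij}. The same holds for $d$, and since no line has two colors, the lines of color $d$ form the other class. So the lines of colors $a$ and $b$ are $\{i=k\}$ and $\{j=k\}$, and those of colors $c$ and $d$ are, in some order, $\{j=i+k\}$ and $\{j=-i+k\}$. These are the twelve lines of $AG(2,3)$ sorted by direction, and $H=\Gamma_3$.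

Finally, let $K$ be any line of $H$ and let $K'$ be another line of the same color. Lemma~\ref{lem:parallel} applied to $K'$ shows that the weight is constant on $K$. Any two points lie on a line, so all weights are equal, and $G$ is a balanced blow-up of $\Gamma_3$. This proves Theorem~\ref{thm:extremal}. \qed

\begin{remark}
The six-point case can only be excluded by the equality of the $m_i$, because it is tight for Theorem~\ref{thm:fine}. Let $G$ be the subgraph of $\Gamma_3$ spanned by two parallel lines. Its color classes have sizes $6,3,3,3$, so $P=3\cdot18+3\cdot9=81$. Its only collinear triples are the two lines, so its proper $K_4$'s are the $9$ sets with two points on each line, and $N_0=0$ by Example~\ref{ex:check}. Thus $9N_1+12N_0=81=P$, while $N/m^2=9/225=\frac1{25}<\frac1{24}$.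
\end{remark}

\begin{thebibliography}{9}

\bibitem{CSY}
Ting-Wei Chao, Maya Sankar, Hung-Hsun Hans Yu,
\emph{On Colorful Kruskal--Katona Theorems},
arXiv:2610.02165 (2026).

\end{thebibliography}
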